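# A minimal hypersurface with tangent cone $C_{p+1,q}$ at a point and $C_{p,q}\times\mathbb R$ at infinity

## 1. Quadratic cones, stationary varifolds, symmetric graphs

Throughout, $p,q\ge1$ are integers.

**Definition (quadratic cone).** In $\mathbb R^{p+1}_x\times\mathbb R^{q+1}_z$ let
$$C_{p,q}=\{(x,z):\ q|x|^2=p|z|^2\}=\{|z|=c_1|x|\},\qquad c_1=\sqrt{q/p}.$$
Its link in the unit sphere is $S^p\big(\sqrt{p/(p+q)}\big)\times S^q\big(\sqrt{q/(p+q)}\big)$. The principal curvatures of the link are, up to a common sign, $\sqrt{q/p}$ with multiplicity $p$ and $-\sqrt{p/q}$ with multiplicity $q$. Their sum is $0$, so the link and the cone are minimal. The sum of their squares is $p+q$, so on the cone $|A|^2=(p+q)/r^2$, where $r$ is the distance to $0$.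

*Example.* $C_{1,1}=\{|x|=|z|\}\subset\mathbb R^4$ is the cone over the Clifford torus. $C_{3,3}=\{|x|=|z|\}\subset\mathbb R^8$ is the Simons cone.

**Definition (area-minimizing).** A hypercone $C$ is area-minimizing if, in every ball, it has no more area than any competitor that agrees with it near the boundary of the ball.

*Example.* A hyperplane is area-minimizing, and so is $C_{3,3}$ by the classical theorem of Bombieri, De Giorgi and Giusti. The cone $C_{1,1}$ is not, and we can check this. An area-minimizing cone is stable: $\int|A|^2\varphi^2\le\int|\nabla\varphi|^2$ for $\varphi$ compactly supported off $0$. Put $n'=p+q$. For $\varphi=\zeta(r)$ on $C_{p,q}$ (dimension $n'+1$) stability reads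
$$n'\int\zeta^2r^{n'-2}\,dr\le\int\zeta'^2r^{n'}\,dr .$$
Write $\zeta=r^{-(n'-1)/2}h(\log r)$ with $h\in C_c^\infty(\mathbb R)$. With $s=\log r$ the left integral is $\int h^2ds$ and the right one is
$$\int\Big(h'-\tfrac{n'-1}2h\Big)^2ds=\int h'^2ds+\Big(\tfrac{n'-1}2\Big)^2\int h^2ds,$$
because $\int hh'ds=0$. Replacing $h$ by $h(\cdot/L)$ and letting $L\to\infty$, we see that the inequality for all $\zeta$ forces
$$n'\le\Big(\frac{n'-1}2\Big)^2,\quad\text{i.e. } n'^2-6n'+1\ge0,\quad\text{i.e. } n'\ge6\ \ (\text{as }n'\ge2). \tag{1}$$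
For $C_{1,1}$ we have $n'=2$, so it is unstable.

**Definition (stationary varifold, density).** The multiplicity-one varifold of a $d$-dimensional hypersurface $M$ is the area measure on $M$ together with the tangent planes of $M$. It is stationary if $\int_M\operatorname{div}_MX\,d\mathcal H^d=0$ for every compactly supported $C^1$ vector field $X$. More generally an integral varifold $V$ is a countably $d$-rectifiable set with positive integer multiplicities; $\|V\|$ is its mass measure and $\operatorname{spt}V$ the support of $\|V\|$. For stationary $V$ the monotonicity formula holds: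
$$\frac{\|V\|(B_r)}{\omega_dr^d}-\frac{\|V\|(B_s)}{\omega_ds^d}=\int_{B_r\setminus B_s}\frac{|\mathbf p^\perp|^2}{|\mathbf p|^{d+2}}\,d\|V\|(\mathbf p)\qquad(0<s<r),$$
where $\mathbf p^\perp$ is the component of $\mathbf p$ normal to $V$. Hence the density ratio has limits $\Theta(V,0)\le\Theta(V,\infty)$ as $r\to0$ and $r\to\infty$. At each point of the support of a stationary integral varifold the density is at least $1$, so $\|V\|(B_r(\mathbf p))\ge\omega_dr^d$ for $\mathbf p\in\operatorname{spt}V$. For a cone $C$ we write $\Theta(C)$ for its density at $0$.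

*Example.* $C_{1,1}$ is stationary, including at its vertex: cutting a vector field off in $B_r$ costs at most a constant times $r^{-1}\cdot r^3$. Its link has area $(2\pi/\sqrt2)^2=2\pi^2$, so $\Theta(C_{1,1})=2\pi^2/4\pi=\pi/2\approx1.571$. The link of $C_{2,1}$ has volume $4\pi\cdot\frac23\cdot\frac{2\pi}{\sqrt3}$, so $\Theta(C_{2,1})=\frac{16\pi^2}{3\sqrt3}\cdot\frac1{2\pi^2}=\frac8{3\sqrt3}\approx1.540$.

**Definition (tangent cones at $0$ and at infinity).** These are the varifold limits of $\rho^{-1}M$ as $\rho\downarrow0$ and of $R^{-1}M$ as $R\to\infty$. $\operatorname{Sing}M$ is the set of points of $M$ near which $M$ is not a smooth embedded hypersurface.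

*Example.* Let $M$ be the catenoid $\{|(x_1,x_2)|=\cosh x_3\}\subset\mathbb R^3$. Its two halves are the graphs $x_3=\pm\operatorname{arccosh}r$, and $R^{-1}\operatorname{arccosh}(Rr)\to0$. So the tangent cone at infinity is the plane $\{x_3=0\}$ with multiplicity two, and $\Theta(M,\infty)=2$. A statement that a limit has multiplicity one therefore has content.

**Definition (symmetric graph).** We now add one more variable and work in $\mathbb R^{p+1}_x\times\mathbb R^{q+1}_z\times\mathbb R_y$. Put
$$m=p+2,\quad X=(x,y)\in\mathbb R^m,\quad a=|x|,\quad\rho=|X|,\quad b=|z|,\quad n=p+q+1,\quad d=p+q+2,\quad N=p+q+3 .$$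
For a positive function $f$ of $X$ we consider $\{|z|=f(X)\}$, a hypersurface of dimension $d$ in $\mathbb R^N$, invariant under $O(q+1)$. We call a function of $X$ invariant if it is invariant under $O(p+1)$ and $y\mapsto-y$, and then write $f(a,y)$. With $a=\rho\cos\beta$, $y=\rho\sin\beta$ we have $f_\beta=af_y-yf_a$.

The area is $|S^q|\int f^q v\,dX$ with $v=\sqrt{1+|Df|^2}$. The mean curvature is a function of $X$ by symmetry, so minimality is the Euler–Lagrange equation $\operatorname{div}(f^qDf/v)=qf^{q-1}v$. Expanding, $\operatorname{div}(Df/v)=\frac qf\big(v-\frac{|Df|^2}v\big)=\frac q{fv}$. Since $\operatorname{div}(Df/v)=v^{-3}\big(v^2\delta_{ij}-f_if_j\big)f_{ij}$, the graph is minimal iff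
$$\mathcal Q[f]:=a_{ij}(Df)f_{ij}-\frac qf(1+|Df|^2)=0,\qquad a_{ij}(\xi)=(1+|\xi|^2)\delta_{ij}-\xi_i\xi_j. \tag{2}$$
"Solution" will mean a positive smooth solution of (2). The equation is invariant under isometries of $\mathbb R^m$ and under $f\mapsto\lambda f(\cdot/\lambda)$. For functions of $a$ alone or of $\rho$ alone it becomes an ordinary differential expression:
$$\frac{\mathcal Q[k(a)]}{1+k'^2}=\frac{k''}{1+k'^2}+\frac pak'-\frac qk,\qquad\frac{\mathcal Q[k(\rho)]}{1+k'^2}=\frac{k''}{1+k'^2}+\frac{m-1}\rho k'-\frac qk. \tag{3}$$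

*Example.* Put $c_0=\sqrt{q/(p+1)}$. By (3), $c_1a$ is a solution on $\{a>0\}$, since $pc_1/a=q/(c_1a)$. Also $c_0\rho$ is a solution on $\{X\ne0\}$, since $(p+1)c_0/\rho=q/(c_0\rho)$. The corresponding hypersurfaces are
$$K_1=C_{p,q}\times\mathbb R=\{|z|=c_1|x|\},\qquad K_0=C_{p+1,q}=\{q(|x|^2+y^2)=(p+1)|z|^2\}=\{|z|=c_0|X|\}.$$
In $K_0$ the variable $y$ has joined the $x$-variables. $\operatorname{Sing}K_0=\{0\}$, while $\operatorname{Sing}K_1=\{x=0,z=0\}$ is the $y$-axis.

**Results we quote.**

* Hardt–Simon (J. reine angew. Math. 362 (1985), Thm 2.1): if $C$ is an area-minimizing hypercone with $\operatorname{Sing}C=\{0\}$, each component $E$ of its complement contains a smooth embedded area-minimizing hypersurface $S$, closed in the ambient space, unique up to dilation, meeting each open ray from $0$ in $E$ exactly once, transversally. We call $S$ a leaf. (As a picture: for the hyperplane $\{z=0\}$ the surfaces $\{z=\lambda\}$, $\lambda>0$, behave this way in $\{z>0\}$.)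
* Allard's compactness theorem: stationary integral varifolds with locally uniformly bounded mass have a subsequence converging to a stationary integral varifold.
* For $Lw=a_{ij}w_{ij}+b_iw_i+cw$ with bounded coefficients, uniformly elliptic, $c$ of any sign: if $w\ge0$ and $Lw\le0$ on a connected open set, then $w\equiv0$ or $w>0$ (strong maximum principle); and if $w>0$ inside and $w=0$ at a boundary point with an interior touching ball, the inward normal derivative there is positive (Hopf). Both follow from the usual versions applied to $L-c^+$.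
* The maximum principle on domains of small measure (Berestycki–Nirenberg, Bol. Soc. Bras. Mat. 22 (1991)): if $Lw=0$ in a bounded open $\Omega$, $w\ge0$ on $\partial\Omega$, and $|\Omega|$ is smaller than a constant depending only on the ellipticity constants, the bounds for $b_i,c$ and the diameter, then $w\ge0$.
* Interior and global Hölder estimates for the gradient for quasilinear equations (Gilbarg–Trudinger, Ch. 13), Schauder theory, and Leray–Schauder degree: for a compact map $T$ on the closure of a bounded open set without fixed points on the boundary, $\deg(I-T)$ is homotopy invariant, is $0$ if there are no fixed points, and is $\pm1$ if there is a single fixed point, at which $T$ is differentiable with $I-DT$ injective.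

## 2. Joining $C_{p+1,q}$ to $C_{p,q}\times\mathbb R$

The cone $K_1$ has a line of singularities. Can a minimal hypersurface look like $K_1$ from far away and yet have just one singular point, modeled on the quadratic cone $K_0$ with one more variable on the $x$-side? The problem is posed in Aria Halavati, Luca Spolaor, "On Cylindrical singularities of minimal hypersurfaces", arXiv:2610.10754 (2026), as a statement to prove or disprove. The statement is true.

**Theorem 1.** Let $p,q\ge1$ and suppose that $C_{p,q}$ is area-minimizing. There is a complete, connected, embedded hypersurface $M\subset\mathbb R^{p+1}_x\times\mathbb R^{q+1}_z\times\mathbb R_y$ whose multiplicity-one varifold is stationary, such that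
$$\operatorname{Sing}M=\{0\},\qquad\lim_{\rho\downarrow0}\rho^{-1}M=C_{p+1,q},\qquad\lim_{R\to\infty}R^{-1}M=C_{p,q}\times\mathbb R.$$
Both limits are unique, have multiplicity one, and are smooth locally away from the singular sets of the limiting cones. $M$ is invariant under $O(p+1)\times O(q+1)$ and under $y\mapsto-y$. Moreover $M=\{|z|=F(x,y)\}$, where $F$ is continuous on $\mathbb R^{p+2}$, smooth and positive off $0$, $F(0)=0$, and $F$ depends only on $|x|,|y|$.

**The order of the two cones.** By monotonicity, such an $M$ requires $\Theta(K_0)\le\Theta(K_1)$. For $p=q=1$ the numbers of Section 1 give $8/(3\sqrt3)<\pi/2$. The inequality is general, and the proof of Theorem 1 will use it.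

**Lemma 2.** $\Theta(K_0)=\Theta(C_{p+1,q})<\Theta(C_{p,q})=\Theta(K_1)$ for all $p,q\ge1$.

*Proof.* $\Theta(C_{p,q})$ is the volume of the link divided by $|S^{p+q}|$, and crossing with $\mathbb R$ does not change the density at $0$. So
$$\log\Theta(C_{p,q})=h(p)+h(q)-h(p+q),\qquad h(k)=\log\big(|S^k|k^{k/2}\big)=\log2+\tfrac{k+1}2\log\pi-\log\Gamma\big(\tfrac{k+1}2\big)+\tfrac k2\log k .$$
Regard $k>0$ as a real variable. Then $h''(k)=-\frac14\sum_{j\ge0}\big(\frac{k+1}2+j\big)^{-2}+\frac1{2k}$. For $s>\frac12$ strict convexity of $t^{-2}$ gives $(s+j)^{-2}<\int_{s+j-1/2}^{s+j+1/2}t^{-2}dt$, so $\sum_j(s+j)^{-2}<\frac1{s-1/2}$. With $s=\frac{k+1}2$ the sum is $<\frac2k$, so $h''>0$. Hence $h(p+1)-h(p)<h(p+q+1)-h(p+q)$, which is the claim. $\square$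

**Simple candidates, and an order parameter.** For invariant $f$ define the ratio at scale $s$ to be $f(0,s)/f(s,0)$: the height over the $y$-axis against the height over $\{y=0\}$. It is $1$ for $K_0$ and $0$ for $K_1$. We want a hypersurface whose ratio goes from $1$ at small scales to $0$ at large scales.

The cylinder over a leaf, $\{|z|=\psi_\lambda(|x|)\}$ in the notation of Section 4, has height $\lambda$ along the whole $y$-axis and ratio $\lambda/\psi_\lambda(s)$. It tends to $0$ as $s\to\infty$, and the cone at infinity is right; but the hypersurface does not pass through $0$, and if we let $\lambda\to0$ to force it to, we get $K_1$ itself. At the other extreme, a radial solution has ratio $1$ at every scale, so its cone at infinity is never $K_1$.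

This suggests the first approach: solve the Dirichlet problem in a ball, with boundary values between the two extremes and height $\varepsilon$ at the origin, then enlarge the ball and send $\varepsilon\to0$. By symmetry and bounds one gets limits. The approach stops because nothing prevents the limit from being $K_1$, as happens for cylinders over leaves, or a radial limit. The scale at which the ratio changes may escape to $0$ or to infinity. Nor can we simply follow one solution as the boundary values vary and use the intermediate value theorem: the difference of two solutions satisfies a linear equation with positive zero-order coefficient (see (4) below), so no uniqueness or continuous dependence is available.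

The way around this is to use Leray–Schauder degree to find, somewhere in a one-parameter family of boundary values, a solution whose ratio is exactly $\frac12$ at a scale $\sigma$ that we prescribe, with $\varepsilon\ll\sigma\ll1$. Rescaling $\sigma$ to $1$ fixes the transition in place while the height at $0$ goes to $0$ and the ball goes to $\mathbb R^m$. The limit is then not a cone. Monotonicity properties of the solutions show that $K_0$ and $K_1$ are the only possible cones at $0$ and infinity, and Lemma 2 decides which is which.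

## 3. Comparison by sliding, and formulas on the hypersurface

**Step 1: comparison principles.** These are our replacement for an ordinary comparison theorem. If $f_1,f_2>0$ and $w=f_1-f_2$, then
$$\mathcal Q[f_1]-\mathcal Q[f_2]=a_{ij}(Df_1)w_{ij}+b_iw_i+c\,w,\qquad c=\frac{q(1+|Df_2|^2)}{f_1f_2}>0, \tag{4}$$
where $b_iw_i=\big(a_{ij}(Df_1)-a_{ij}(Df_2)\big)(f_2)_{ij}-\frac q{f_1}\big(|Df_1|^2-|Df_2|^2\big)$ and $b_i$ is locally bounded.

(C1) If $f_1\ge f_2$ are solutions on a connected open set and agree at one point, they coincide, by (4) and the strong maximum principle.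

(C2) If $f$ is a solution, $\mathcal Q[k]<0$ and $f\le k$, there is no interior contact. At a contact point $Df=Dk$ and $D^2f\le D^2k$, so $0=\mathcal Q[f]\le\mathcal Q[k]<0$, a contradiction.

*First contact.* Let $g_\tau(X)$ be continuous in $(\tau,X)$, with $X$ in a compact set $E$. If $f<g_\tau$ on $E$ at one end of a parameter interval but not throughout, then, the set of parameters with strict inequality being open, there is a first parameter $\tau_0$ where it fails. There $f\le g_{\tau_0}$ on $E$ with equality somewhere. The same holds with $>$.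

**Step 2: identities for the gradient bounds.** Let $M=\{|z|=f\}$ be minimal, $\omega=z/|z|$, $\nu=(-Df,\omega)/v$, and $\nu_b=1/v$. The induced metric in the coordinates $(X,\omega)$ is $|dX|^2+df^2+f^2g_{S^q}$, a warped product with fiber $b^2g_{S^q}$. So $\Delta_M\omega_i=-\frac q{b^2}\omega_i$, and $\nabla\omega_i\perp\nabla u$ when $u$ is a function of $X$; hence $\Delta_M(u\omega_i)=(\Delta_Mu-\frac q{b^2}u)\omega_i$. On a minimal hypersurface the components of the normal satisfy $\Delta_M\nu_e=-|A|^2\nu_e$, and coordinate functions are harmonic. Applied to $\nu_b\omega_i$ and $z_i=b\omega_i$,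
$$\Delta_M\nu_b=-\Big(|A|^2-\frac q{b^2}\Big)\nu_b,\qquad\Delta_Mb=\frac qb,\qquad|\nabla^Mb|^2=1-\nu_b^2. \tag{5}$$
The last identity holds because the ambient gradient of $b$ is the unit vector $(0,\omega)$ with normal component $\nu_b$.

## 4. The leaves of $C_{p,q}$ as solutions of an ODE

The purpose of this section is to turn the quoted theorem into explicit barriers on both sides of $C_{p,q}$. This is the only place where the area-minimizing hypothesis is used.

**Step 1: the leaf above the cone is a graph near $x=0$.** As $p,q\ge1$, the complement of $C_{p,q}$ has the two components $\{b>c_1a\}$ and $\{b<c_1a\}$. Let $S_+$ be a leaf in $\{b>c_1a\}$. It is closed and avoids $0$. For $g\in O(p+1)\times O(q+1)$, $gS_+$ is a leaf too, hence a dilate of $S_+$, at the same positive distance from $0$; so $gS_+=S_+$. Let $(0,z_0)\in S_+$. By transversality to the ray, the normal there has nonzero $z_0$-component. The stabilizer $O(p+1)\times O(q)$ of the point maps the normal to $\pm$ itself and preserves its $z_0$-component, so it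 fixes the normal. The fixed vectors are the multiples of $(0,z_0)$. So $S_+$ is, near $(0,z_0)$, a graph over its tangent plane in the direction $z_0$. Restricting to $z\parallel z_0$ and using the $O(p+1)$ symmetry, after a dilation the set $\{b=\psi(a)\}$ lies in $S_+$ for small $a$, where $\psi$ is smooth and even and
$$\frac{\psi''}{1+\psi'^2}+\frac ps\psi'=\frac q\psi,\qquad\psi(0)=1,\quad\psi'(0)=0. \tag{6}$$
At $s=0$ this gives $(p+1)\psi''(0)=q$, so $\psi(s)=1+\frac q{2(p+1)}s^2+O(s^4)$.

**Step 2: the whole solution stays in the leaf.** Let $[0,s^*)$ be the maximal interval of existence of the positive solution $\psi$. The set of $s<s^*$ such that the graph of $\psi$ over $[0,s]$ lies in $S_+$ is closed because $S_+$ is. It is open: at the endpoint the profile of $S_+$ is a smooth embedded curve with tangent $(1,\psi'(s))$, so locally a graph over the $a$-axis solving (6) with the Cauchy data of $\psi$, hence equal to $\psi$. So the graph over $[0,s^*)$ lies in $S_+$, and $\psi>c_1s$.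

**Lemma 3.** $s^*=\infty$, and $\psi''>0$, $0\le\psi'<c_1$, $c_1s<\psi(s)\le1+c_1s$, $\psi-s\psi'>0$.

*Proof.* Let $Z=qs-p\psi\psi'$. By (6), $\psi''=(1+\psi'^2)Z/(s\psi)$, so $Z$ has the sign of $\psi''$ for $s>0$. We have $Z(0)=0$ and $Z'(0)=q-p\psi''(0)=\frac q{p+1}>0$. At a first zero $s_1>0$ of $Z$ we would have $\psi''=0$ and $\psi'=qs_1/(p\psi)<q/(pc_1)=c_1$, so $Z'=q-p\psi'^2>0$; but at a first zero reached from above $Z'\le0$. So $Z>0$, $\psi''>0$, and $0\le\psi'\le qs/(p\psi)<c_1$. As $\psi\ge1$ and $\psi'$ is bounded, $s^*=\infty$. Since $\psi-c_1s$ is decreasing, $\psi\le1+c_1s$. Finally $(\psi-s\psi')'=-s\psi''<0$ for $s>0$. If $\psi-s\psi'\le0$ somewhere, it is negative afterwards and $\psi/s$ is strictly increasing from there on. But $\psi/s>c_1$ and $\limsup_{s\to\infty}\psi/s\le c_1$, a contradiction. $\square$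

Put $\psi_\lambda(s)=\lambda\psi(s/\lambda)$. Then $\partial_\lambda\psi_\lambda=(\psi-s\psi')\big|_{s/\lambda}>0$, $\psi_\lambda(0)=\lambda$, and $c_1s<\psi_\lambda\le\lambda+c_1s$.

**Step 3: the leaf below the cone.** The same argument with $x$ and $z$ exchanged gives a leaf $a=\tilde\psi(b)$ with $\tilde\psi(0)=1$, $\tilde\psi'>0$ for $b>0$, $b/c_1<\tilde\psi(b)\le1+b/c_1$. Put
$$\eta_\tau(a)=\tau\tilde\psi^{-1}(a/\tau)\ \ (a\ge\tau),\qquad\eta_\tau(a)=0\ \ (a<\tau).$$
Then $\eta_\tau$ is continuous in $(\tau,a)$, $\tau>0$, and a solution on $\{a>\tau\}$. The bounds for $\tilde\psi$ give $c_1(a-\tau)\le\eta_\tau$ and $\eta_\tau<c_1a$ for $a>0$, so $\eta_\tau\to c_1a$ as $\tau\to0$. A positive function touching $\eta_\tau$ from above does so only in $\{a>\tau\}$, where $\eta_\tau$ is smooth.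

## 5. A family of Dirichlet problems and the monotonicity of its solutions

Let $D=\{|X|<1\}\subset\mathbb R^m$. We interpolate between constant boundary values ($\kappa=0$) and those of a leaf cylinder ($\kappa=1$): for $\kappa\in[0,1]$, $\lambda>0$,
$$k_{\kappa,\lambda}(a)=\lambda\psi(\kappa a/\lambda),\qquad k_{0,\lambda}\equiv\lambda,\quad k_{1,\lambda}=\psi_\lambda .$$
As $\psi$ is a smooth function of $s^2$, $k_{\kappa,\lambda}$ is smooth in $(\kappa,\lambda,X)$. It is nondecreasing in $a$, $\lambda\le k_{\kappa,\lambda}\le\lambda+c_1a$, and $\partial_\lambda k_{\kappa,\lambda}>0$ by Lemma 3. For $\kappa<1$ it is a strict barrier, $\mathcal Q[k_{\kappa,\lambda}]<0$. Indeed, with $s=\kappa a/\lambda$ (and limits at $s=0$),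
$$\frac{k''}{1+k'^2}+\frac pak'=\frac1\lambda\Big[\frac{\kappa^2\psi''}{1+\kappa^2\psi'^2}+\kappa^2\frac{p\psi'}s\Big]<\frac1\lambda\Big[\frac{\psi''}{1+\psi'^2}+\frac{p\psi'}s\Big]=\frac q{\lambda\psi}=\frac qk,$$
because $\psi''>0$, $\psi'\ge0$, and $\frac{\kappa^2}{1+\kappa^2\psi'^2}<\frac1{1+\psi'^2}$.

**Lemma 4.** Let $f\in C^\infty(\overline D)$ be an invariant solution with $f=k_{\kappa,\lambda}$ on $\partial D$.

(a) $f\le k_{\kappa,\lambda}$, strictly in $D$ if $\kappa<1$. If $\kappa=1$, then $f=\psi_\lambda$.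

(b) If $\kappa=0$, $f$ is radial.

(c) If $\kappa<1$, then $f_y>0$ on $\overline D\cap\{y>0\}$. For every $\kappa$: $f_y\ge0$ for $y>0$; $f_\beta\le0$ for $0<\beta<\pi/2$; $f_a\ge0$. In particular $f\ge f(0)$.

*Proof.*

**Step 1: the upper bound in (a).** For $\lambda'>\max f$ we have $k_{\kappa,\lambda'}\ge\lambda'>f$ on $\overline D$. Decrease $\lambda'$ to $\lambda$. For $\lambda'>\lambda$ there is no contact on $\partial D$, as $k_{\kappa,\lambda'}>k_{\kappa,\lambda}=f$ there. A first interior contact is excluded by (C2) if $\kappa<1$, and by (C1) and the boundary values if $\kappa=1$. So $f\le k_{\kappa,\lambda}$, strictly in $D$ for $\kappa<1$ by (C2).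

**Step 2: uniqueness for $\kappa=1$.** We push $f$ up, first above the cone and then onto $\psi_\lambda$. On $\partial D$, $f=\psi_\lambda>c_1a\ge\eta_\tau$. For $\tau\ge1$, $f>0=\eta_\tau$ on $\overline D$. Decrease $\tau$. A first contact at $\tau_0\in(0,1)$ would be at an interior point with $a>\tau_0$. The set $D\cap\{a>\tau_0\}$ is connected since $p\ge1$, so by (C1) $f=\eta_{\tau_0}$ there, contradicting the boundary values. Letting $\tau\to0$, $f\ge c_1a$. If $f=c_1a$ at some point of the connected set $D\cap\{a>0\}$, (C1) gives $f=c_1a$ there, again against the boundary values; where $a=0$ we have $f>0$. So $f-c_1a\ge\delta>0$ on $\overline D$, and $f>\tau+c_1a\ge\psi_\tau$ for $\tau<\delta$. Increase $\tau$ up to $\lambda$: contact at $\tau<\lambda$ is excluded by $\psi_\tau<\psi_\lambda=f$ on $\partial D$ and (C1). So $f\ge\psi_\lambda$, and with Step 1 $f=\psi_\lambda$.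

**Step 3: $f_y>0$ for $\kappa<1$, by moving planes.** Let $k=k_{\kappa,\lambda}$. For $\mu\in(0,1)$ put $D_\mu=D\cap\{y>\mu\}$, $X^\mu=(x,2\mu-y)$, $w_\mu(X)=f(X)-f(X^\mu)$ on $\overline{D_\mu}$. For $y>\mu$, $|X^\mu|^2-|X|^2=4\mu(\mu-y)<0$. Since $f$ and $f(\cdot^\mu)$ are solutions, bounded in $C^2$ and bounded below, (4) shows that $w_\mu$ solves a linear uniformly elliptic equation with coefficients bounded uniformly in $\mu$. On $\{y=\mu\}$, $w_\mu=0$. If $X\in\partial D$, $y>\mu$, then $X^\mu\in D$, so by Step 1 $f(X^\mu)<k(|x|)=f(X)$, i.e. $w_\mu>0$.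

For $\mu$ near $1$, $w_\mu\ge0$ by the small-measure maximum principle. Let $\mu_0$ be the infimum of those $\mu>0$ with $w_{\mu'}\ge0$ for all $\mu'\in[\mu,1)$, and suppose $\mu_0>0$. By continuity $w_{\mu_0}\ge0$, and by the strong maximum principle $w_{\mu_0}>0$ in $D_{\mu_0}$, which is convex. Choose a compact $E\subset D_{\mu_0}$ with $|D_{\mu_0}\setminus E|$ small. For all $\mu<\mu_0$ close to $\mu_0$, $w_\mu>0$ on $E$, $w_\mu\ge0$ on $\partial(D_\mu\setminus E)$ and $|D_\mu\setminus E|$ is small. So $w_\mu\ge0$ on $D_\mu$, contradicting the choice of $\mu_0$. Hence $\mu_0=0$. For each $\mu\in(0,1)$, $w_\mu>0$ in $D_\mu$, and Hopf's lemma gives $2f_y=\partial_yw_\mu>0$ on $D\cap\{y=\mu\}$.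

On $\partial D$: $k-f>0$ in $D$, $k-f=0$ on $\partial D$, and by (4) $k-f$ satisfies a linear inequality $L(k-f)=\mathcal Q[k]<0$. Hopf's lemma gives $D(f-k)=c(X)X$ on $\partial D$ with $c>0$ continuous. As $k$ does not depend on $y$,
$$f_y=c\,y>0\quad\text{on }\partial D\cap\{y>0\}. \tag{7}$$

**Step 4: radial symmetry for $\kappa=0$.** The boundary data are the constant $\lambda$ and $f<\lambda$ in $D$, so the plane argument of Step 3 works in every direction $e$. Letting $\mu\to0$, $f(X)\ge f(X^e)$ for $X\cdot e>0$, where $X^e$ is the reflection in $e^\perp$. With $-e$ we get the reverse inequality. So $f$ is symmetric in every hyperplane through $0$, i.e. radial.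

**Step 5: $f_\beta\le0$.** If $\kappa=1$, then $f=\psi_\lambda(a)$, $f_y=0$, $f_\beta=-y\psi_\lambda'\le0$. Let $\kappa<1$ and let $L$ be the linearization of $\mathcal Q$ at $f$. By translation and rotation invariance, $Lf_y=0$ and $L(Rf)=0$ for $Rf=x_1f_y-yf_{x_1}$. The plan is to apply a maximum principle to the quotient $Rf/f_y$.

By evenness $f_y=0$ at $y=0$, so $f_y/y=\int_0^1f_{yy}(x,sy)\,ds$ is continuous on $\overline D\cap\{y\ge0\}$. It is positive: for $y>0$ by Step 3; at $y=0$, $|x|<1$ by Hopf's lemma for $f_y>0$ in $D\cap\{y>0\}$; at $y=0$, $|x|=1$ its value is $c>0$, the limit along $\partial D$ in (7). So, with $\Omega=D\cap\{x_1>0,y>0\}$,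
$$\theta:=\frac{Rf}{f_y}=x_1-\frac{f_{x_1}}{f_y/y}$$
is continuous on $\overline\Omega$. On $\{x_1=0\}$ we have $f_{x_1}=0$ by symmetry, so $\theta=0$. On $\partial D$, $R$ is a tangential derivative, so $Rf=Rk=-yk'(|x|)x_1/|x|\le0$ and $\theta\le0$ (at $y=0$ by continuity).

Suppose $\max_{\overline\Omega}\theta=t_*>0$, attained at $X_P$. Then $u=t_*f_y-Rf=f_y(t_*-\theta)\ge0$ in $\Omega$, $Lu=0$, and $u\not\equiv0$, because $u=t_*f_y>0$ on $\{x_1=0,y>0\}$. So $u>0$ in the convex set $\Omega$, and $X_P\notin\Omega$. By the boundary values just computed, $X_P$ lies in $\{y=0,x_1>0,|X|<1\}$, where $u=0$. Hopf's lemma gives $u_y(X_P)>0$. But $u/y=(f_y/y)(t_*-\theta)\to0$ at $X_P$, a contradiction. So $Rf\le0$ on $\Omega$. Since $Rf=\frac{x_1}a(af_y-yf_a)$, this says $f_\beta\le0$.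

Then $f_a\ge\frac ayf_y\ge0$ for $y>0$, and everywhere by evenness and continuity. Finally $f(a,y)\ge f(a,0)\ge f(0,0)$. $\square$

## 6. A degree argument that prescribes the transition scale

**Lemma 5.** Let $\varepsilon>0$. There are $\alpha\in(0,1)$ and $\Lambda,B_0<\infty$ depending only on $\varepsilon,p,q$ such that every $f$ as in Lemma 4 (any $\kappa\in[0,1]$, $\lambda>0$) with $f(0)=\varepsilon$ satisfies $f\ge\varepsilon$, $\varepsilon\le\lambda<\Lambda$, $\|f\|_{C^{1,\alpha}(\overline D)}<B_0$.

*Proof.* By Lemma 4, $f\ge f(0)=\varepsilon$ and $\varepsilon=f(0)\le k_{\kappa,\lambda}(0)=\lambda$.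

**Step 1: a conical lower barrier.** Let $l=\pi+B(\rho-1)$ with $\pi$ affine, $\pi\le f$ on $\partial D$, $B>\max(q/\varepsilon,|D\pi|)$. We claim $l\le f$ in $D$. Since $l\le f$ on $\partial D$, it suffices that $f-l$ has no interior minimum. At $0$ we have $Df(0)=0$ by invariance, and every directional derivative of $f-l$ at $0$ is at most $|D\pi|-B<0$. At an interior minimum $X_1\ne0$, put $\xi=Df=Dl$, $e=X_1/\rho$. As $D^2f\ge D^2l=\frac B\rho(I-e\otimes e)$,
$$\frac qf(1+|\xi|^2)=a_{ij}f_{ij}\ge\frac B\rho\big[(m-1)(1+|\xi|^2)-|\xi|^2+(\xi\cdot e)^2\big]\ge B(m-2)(1+|\xi|^2)\ge B(1+|\xi|^2),$$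
since $\rho\le1$ and $m-2=p\ge1$. This contradicts $B>q/\varepsilon\ge q/f$.

**Step 2: bound for $\lambda$.** With $\pi\equiv\lambda\le f|_{\partial D}$ and $B=q/\varepsilon+1$, $\varepsilon=f(0)\ge l(0)=\lambda-B$. So $\lambda<\Lambda:=\varepsilon+q/\varepsilon+2$.

**Step 3: boundary gradient.** For $X_0\in\partial D$ take $\pi(X)=k(X_0)+\nabla^{\tan}k(X_0)\cdot(X-X_0)-C(1-X\cdot X_0)$. On $\partial D$, $|X-X_0|^2=2(1-X\cdot X_0)$, so by Taylor's formula (the radial part of the linear term is $-\frac12k_\rho|X-X_0|^2$) $\pi\le k$ on $\partial D$ for some $C$ depending on the $C^2$ norm of $k$, which is bounded uniformly for $\kappa\in[0,1]$, $\lambda\in[\varepsilon,\Lambda]$. From $l\le f\le k$ with equality at $X_0$ we get $k_\rho\le f_\rho\le\pi_\rho+B$ at $X_0$. Tangential derivatives of $f$ are those of $k$. So $|Df|\le C(\varepsilon)$ on $\partial D$.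

**Step 4: interior gradient.** By (5) and $\log v=-\log\nu_b$, $\Delta_M\log v=|A|^2-\frac q{b^2}+|\nabla\log v|^2$. Let $\phi(b)=e^{Kb}$, $K^2>2q/\varepsilon^2$. Where $v^2\ge2$, $1-\nu_b^2\ge\frac12$ and
$$\Delta_M\phi(b)=\phi'\frac qb+\phi''(1-\nu_b^2)\ge\tfrac12K^2>\frac q{\varepsilon^2}\ge\frac q{b^2},$$
so $\Delta_M(\log v+\phi(b))>0$. Hence $\log v+\phi(f)$ attains its maximum on $\partial D$ or where $v^2\le2$. As $\varepsilon\le f\le\lambda+c_1$, we get $|Df|\le C(\varepsilon)$ in $D$.

**Step 5: Hölder bound.** The $C^{1,\alpha}$ bound is the global Hölder gradient estimate (Gilbarg–Trudinger, Thm 13.7), after changing the equation for $f<\varepsilon/2$ to make it regular there. $\square$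

**Proposition 6.** Let $\varepsilon>0$ and $\sigma\in(0,1)$ with $\sigma>2\varepsilon/c_1$. There are $\kappa\in(0,1)$, $\lambda>0$ and an invariant solution $f\in C^\infty(\overline D)$ with $f=k_{\kappa,\lambda}$ on $\partial D$, $f(0)=\varepsilon$, and, in $(a,y)$ coordinates, $f(0,\sigma)=\frac12f(\sigma,0)$.

*Proof.*

**Step 1: a compact map whose fixed points are the solutions.** Let $\mathcal X=C^{1,\alpha}_{\rm inv}(\overline D)\times\mathbb R$, with $\alpha,\Lambda,B_0$ from Lemma 5, and
$$O=\{(g,\lambda)\in\mathcal X:\ g>\varepsilon/2\text{ on }\overline D,\ \|g\|_{C^{1,\alpha}}<B_0,\ \varepsilon/2<\lambda<\Lambda\}.$$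
For $(g,\lambda)\in\overline O$ let $h=\mathcal S_\kappa(g,\lambda)\in C^{2,\alpha}(\overline D)$ solve the linear problem
$$a_{ij}(Dg)h_{ij}=\frac qg(1+|Dg|^2)\ \text{in }D,\qquad h=k_{\kappa,\lambda}\ \text{on }\partial D.$$
There is no zero-order term, so $h$ exists and is unique; by uniqueness it is invariant. Put $T_\kappa(g,\lambda)=(\mathcal S_\kappa(g,\lambda),\ \lambda-g(0)+\varepsilon)$. The second component turns the condition $g(0)=\varepsilon$ into part of the fixed point equation, with $\lambda$ as the extra unknown.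

$C^\alpha$ is a Banach algebra, so $g\mapsto a_{ij}(Dg)$ and $g\mapsto\frac qg(1+|Dg|^2)$ are $C^1$ from a neighborhood of $\{g\ge\varepsilon/2\}$ in $C^{1,\alpha}$ to $C^\alpha$. The map $(\kappa,\lambda)\mapsto k_{\kappa,\lambda}\in C^{2,\alpha}$ is smooth. The operator $h\mapsto(a_{ij}h_{ij},h|_{\partial D})$ is an isomorphism depending continuously and linearly on $a_{ij}\in C^\alpha$, and inversion of isomorphisms is smooth. Hence $\mathcal S$ is jointly continuous in $(\kappa,g,\lambda)$ and $C^1$ in $(g,\lambda)$, with values in $C^{2,\alpha}$. By Schauder estimates its values stay bounded in $C^{2,\alpha}$, which embeds compactly in $C^{1,\alpha}$. So $T$ is compact on $[0,1]\times\overline O$.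

A fixed point is a pair $(f,\lambda)\in\overline O$ with $f$ an invariant solution, $f=k_{\kappa,\lambda}$ on $\partial D$, $f(0)=\varepsilon$; $f\in C^{2,\alpha}$, then $f\in C^\infty(\overline D)$ by repeated use of linear Schauder theory. By Lemma 5 every such solution is in $O$, so none lies on $\partial O$.

**Step 2: the index at $\kappa=1$.** By Lemma 4(a) the only fixed point is $(\psi_\varepsilon,\varepsilon)$. Suppose $(w,\ell)=DT_1(w,\ell)$ there. Differentiating the definition of $\mathcal S_1$ gives $Lw=0$, with $L$ the linearization of $\mathcal Q$ at $\psi_\varepsilon$, $w=\ell J$ on $\partial D$, and $w(0)=0$, where $J=\partial_\lambda\psi_\lambda|_{\lambda=\varepsilon}>0$ on $\overline D$. Also $LJ=0$. The quotient $(w-\ell J)/J$ satisfies an elliptic equation without zero-order term and vanishes on $\partial D$, so $w=\ell J$. Then $0=w(0)=\ell J(0)$ gives $\ell=0$, $w=0$. So the fixed point has index $\pm1$. Its ratio at scale $\sigma$ is $\psi_\varepsilon(0)/\psi_\varepsilon(\sigma)<\varepsilon/(c_1\sigma)<\frac12$.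

**Step 3: the ratio must cross $\frac12$.** Suppose no fixed point, for any $\kappa$, satisfies $g(0,\sigma)=\frac12g(\sigma,0)$. On the open set $O^-=\{(g,\lambda)\in O:\ g(0,\sigma)<\frac12g(\sigma,0)\}$ there are then no fixed points on $\partial O^-$, and $\deg(I-T_\kappa,O^-,0)$ is independent of $\kappa$. For $\kappa=1$ it is $\pm1$ by Step 2. For $\kappa=0$ all fixed points are radial by Lemma 4(b), with ratio $1$, so none is in $O^-$ and the degree is $0$. This is a contradiction. A solution with ratio exactly $\frac12$ has $\kappa\ne0$ (ratio $1$) and $\kappa\ne1$ (ratio $<\frac12$). $\square$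

## 7. Estimates that survive $\varepsilon\to0$

The constants of Lemma 5 blow up as $\varepsilon\to0$. We now need bounds that do not.

**Lemma 7.** Let $f$ be as in Proposition 6 and $0<c<\sqrt{q/(p+2)}$. For $0<a<1$: $c\,a\le f(a,0)\le\psi_\varepsilon(a)\le\varepsilon+c_1a$. Hence $c|x|\le f(X)\le\varepsilon+c_1|X|$ on $D$.

*Proof.*

**Step 1: lower bound, by a radial barrier.** Let $k_\tau=\sqrt{\tau^2+c^2\rho^2}$ on $\mathbb R^m$. From $k_\tau k_\tau'=c^2\rho$ we get $k_\tau k_\tau''=c^2-k_\tau'^2\ge0$, so
$$k_\tau\Big[\frac{k_\tau''}{1+k_\tau'^2}+\frac{m-1}\rho k_\tau'\Big]=\frac{c^2-k_\tau'^2}{1+k_\tau'^2}+(m-1)c^2\le mc^2<q,$$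
and $\mathcal Q[k_\tau]<0$ by (3). Let $0<\rho_0<1$. By $f_\beta\le0$, $f(\rho_0,0)=\max_{|X|=\rho_0}f$. Suppose this is $<k_\varepsilon(\rho_0)$. Slide $\tau$ from a large value down to $\varepsilon$ on $\{|X|\le\rho_0\}$: there is no contact on the boundary, where $f<k_\varepsilon\le k_\tau$, and none inside by (C2). So $f(0)<k_\varepsilon(0)=\varepsilon$, a contradiction. Hence $f(a,0)\ge\sqrt{\varepsilon^2+c^2a^2}\ge ca$.

**Step 2: upper bound, first above the cone.** Suppose $f(A,0)>\psi_\varepsilon(A)$ for some $A\in(0,1)$. We show that then $f$ is forced above $\psi_\varepsilon$ at $0$ as well. Choose $Y_0>0$ with $A^2+Y_0^2<1$ and let $U=\{a\le A,|y|\le Y_0\}\subset D$. As $f$ is nondecreasing in $|y|$, $f>\psi_\varepsilon(A)>c_1A$ on $U\cap\{a=A\}$, and a first contact from above of $f$ on $U$ with a function of $a$ alone also occurs at $y=0$.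

For $\tau\ge A$, $f>0=\eta_\tau$ on $U$. Decreasing $\tau$, a first contact at $\tau_0>0$ occurs at some point with $y=0$ and $\tau_0<a^*<A$, an interior point of $U$. By (C1) $f=\eta_{\tau_0}$ on the connected set $\{\tau_0<a<A,|y|<Y_0\}$, contradicting $f>c_1A>\eta_{\tau_0}$ at $a=A$. So $f\ge c_1a$ on $U$.

**Step 3: then above the leaf.** By (C1) on $\{0<a<A,|y|<Y_0\}$ and $f(0)>0$, $f(a,0)>c_1a$ on $[0,A]$. So $f(a,y)\ge f(a,0)\ge c_1a+\delta$ on $U$ for some $\delta>0$, and $f>\psi_\lambda$ on $U$ for $\lambda<\delta$. Increase $\lambda$ up to and including $\varepsilon$. A first contact would occur at $y=0$, $0\le a^*<A$, since $\psi_\lambda(A)\le\psi_\varepsilon(A)<f$ at $a=A$. This is an interior point, and (C1) gives $f=\psi_\lambda$ on $\{a<A,|y|<Y_0\}$, contradicting the same inequality at $a=A$. So $f>\psi_\varepsilon$ on $U$, in particular $f(0)>\varepsilon$, a contradiction.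

The last claim: $f(X)\ge f(|x|,0)$, and by $f_\beta\le0$, $f(X)\le f(|X|,0)$. $\square$

**Lemma 8.** If $F$ is a solution on $\overline{B_r(X_0)}$ with $0<c\le F\le C$, then $|DF(X_0)|\le C'(c,C,r,p,q)$.

*Proof.* Let $b_0=F(X_0)$ and, on the graph, $\chi=\frac12-\frac{|X-X_0|^2}{r^2}+\frac{b-b_0}{2C}$. Then $\chi\le0$ on $\partial B_r$, $\chi\le1$, $\chi(X_0)=\frac12$. Let $\xi=e^{K\chi}-1$, and consider an interior maximum of $\xi v$ on $\{\chi>0\}$. There $\xi\nabla v=-v\nabla\xi$. By (5) with $\nu_b=1/v$, $\Delta v=(|A|^2-\frac q{b^2})v+\frac{2|\nabla v|^2}v$. In $\Delta(\xi v)=v\Delta\xi+2\nabla\xi\cdot\nabla v+\xi\Delta v$ the term $2\nabla\xi\cdot\nabla v=-2\xi|\nabla v|^2/v$ cancels the last term of $\xi\Delta v$, so, using $\xi\le e^{K\chi}$,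
$$0\ge\Delta(\xi v)\ge v\Big(\Delta\xi-\frac q{b^2}\xi\Big)\ge ve^{K\chi}\Big(K^2|\nabla\chi|^2+K\Delta\chi-\frac q{c^2}\Big).$$
The ambient gradients of $|X-X_0|^2$ and $b$ are orthogonal, so $\langle\nabla|X-X_0|^2,\nabla b\rangle=-2\big((X-X_0)\cdot\nu\big)\nu_b$, and
$$|\nabla\chi|^2\ge\frac{1-\nu_b^2}{4C^2}-\frac{2\nu_b}{Cr}\ge\frac1{8C^2}\quad\text{if }v\ge v_0(C,r).$$
Also $\Delta b>0$ and $\Delta|X-X_0|^2=2\sum_{i\le m}|\nabla X_i|^2\le2m$, so $\Delta\chi\ge-2m/r^2$. For $K$ large, depending on $c,C,r,p,q$, the bracket is positive when $v\ge v_0$. So $v\le v_0$ at the maximum, and $(e^{K/2}-1)v(X_0)\le e^Kv_0$. $\square$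

With the interior Hölder gradient estimates (Gilbarg–Trudinger, Ch. 13) and Schauder theory we obtain: solutions that are locally uniformly bounded between positive constants on an open set are precompact in $C^\infty_{\rm loc}$.

## 8. Homogeneous solutions with monotone angular behavior

Every cone that arises in the limit will be the graph of a homogeneous solution which keeps the signs of Lemma 4(c). We show that only $K_0$ and $K_1$ have these properties. A priori the solution is smooth only off $\{x=0\}$, and the behavior at the $y$-axis has to be found.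

**Proposition 9** (any $p,q\ge1$). Let $F$ be an invariant solution on $\{a>0\}\subset\mathbb R^m$, homogeneous of degree $1$, with $F_y\ge0$ and $F_\beta\le0$ for $y>0$. Then $F=c_0|X|$ or $F=c_1|x|$.

*Proof.*

**Step 1: reduction to an ODE.** Write $a=\rho\sin t$, $y=\rho\cos t$, $F=\rho G(t)$, $t\in(0,\pi/2]$; so $t=\frac\pi2-\beta$. Put
$$P=F_a=G\sin t+G'\cos t,\qquad Y=F_y=G\cos t-G'\sin t,\qquad H=G''+G.$$
Then $G'\ge0$, $Y\ge0$, $P>0$ on $(0,\pi/2)$; $G'(\pi/2)=0=Y(\pi/2)$ by evenness in $y$; and
$$P'=H\cos t,\qquad Y'=-H\sin t,\qquad P\cos t-Y\sin t=G'.$$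
$D^2F$ is $0$ in the radial direction, $H/\rho$ in the $t$ direction, and $F_a/a=P/(\rho\sin t)$ in the $p$ rotational directions; $DF=Ge_\rho+G'e_t$. So (2) becomes
$$\vartheta H+\frac{pP}{\sin t}=\frac qG,\quad\vartheta=\frac{1+G^2}{1+G^2+G'^2}\in(0,1],\qquad\text{i.e.}\quad\vartheta GH=Z:=q-\frac{pPG}{\sin t}. \tag{8}$$
This is a regular second-order ODE on $(0,\pi/2]$, and $G=c_1\sin t$ solves it.

**Step 2: the link as a curve.** We need Jacobi-type equations in one variable. The unit link of $\{|z|=F\}$ is generated by the curve $\mathbf X=(a,y,b)=(\sin t,\cos t,G)/\sqrt{1+G^2}$. Let $s$ be arclength, increasing with $t$; on functions of the link write $'=d/ds$. Let $\nu=(-P,-Y,1)/v$, $v^2=1+P^2+Y^2$, $W=a^pb^q$. Then $\mathbf X,\mathbf X',\nu$ are orthonormal in $\mathbb R^3$. From $\nu'\cdot\nu=0$ and $\nu'\cdot\mathbf X=-\nu\cdot\mathbf X'=0$ we get $\nu'=k\mathbf X'$, so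
$$\nu_a'=ka',\qquad\nu_y'=ky',\qquad k=-\nu\cdot\mathbf X''=-v^{-1}D^2F(\zeta,\zeta),\quad\zeta=(a',y'),$$
where the last formula comes from differentiating $b=F(a,y)$ twice. The $t$-component of $\zeta$ is nonzero, so $k$ has the sign of $-H$.

On invariant functions $\Delta_{\rm link}u=W^{-1}(Wu')'$. Put $\Delta_1u=W^{-1}(Wu')'-\frac p{a^2}u$; with $\omega=x/|x|$, $\Delta_{\rm link}(u\omega_i)=(\Delta_1u)\omega_i$. The cone has dimension $n+1$ and Laplacian $\partial_r^2+\frac nr\partial_r+r^{-2}\Delta_{\rm link}$. Coordinate functions are harmonic of degree $1$, so on the link $\Delta_{\rm link}u=-nu$. Components of the normal have degree $0$, so $\Delta_{\rm link}u=-|A|^2u$. Applied to $y$, $x_i=a\omega_i$, $\nu_y$, $\nu_a\omega_i$: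
$$W^{-1}(Wy')'=-ny,\quad\Delta_1a=-na,\quad W^{-1}(W\nu_y')'=-|A|^2\nu_y,\quad\Delta_1\nu_a=-|A|^2\nu_a. \tag{9}$$

**Step 3: monotone coordinates.** On $(0,\pi/2)$,
$$a_t=\frac{\cos t+GY}{(1+G^2)^{3/2}}>0,\qquad y_t=-\frac{\sin t(1+G^2)+GG'\cos t}{(1+G^2)^{3/2}}<0,\qquad b_t=\frac{G'}{(1+G^2)^{3/2}}\ge0.$$
So $a,y,b$ are monotone and bounded, and the curve has finite length. We measure $s$ from the end $t=0$. As $G$ is monotone, $G(0+)$ exists.

**Step 4: the case $G(0+)=0$ gives $K_1$.** Here $0\le Y\le G\cos t\to0$ as $t\to0$. Let $u=-\nu_y=Y/v\ge0$; so $u\to0$ at the end $(0,1,0)$ of the curve. There $a,b\le s$, so $W\le s^{p+q}\le s^2$ for $s\le1$. By (9), $(Wu')'=-W|A|^2u\le0$, so $Wu'$ is nonincreasing with a limit $\ell\in(-\infty,\infty]$ at $s=0$. If $\ell>0$, then $u'\ge c/W\ge c/s^2$ near $0$ for some $c>0$, and $u\to-\infty$ as $s\to0$, impossible. So $\ell\le0$, hence $u'\le0$, hence $u\le u(0+)=0$, so $u\equiv0$. Thus $Y\equiv0$, $(G/\sin t)_t=-Y/\sin^2t=0$, $G=c\sin t$, and (8) reads $pc/\sin t=q/(c\sin t)$, i.e. $c=c_1$.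

From now on $G(0+)=\delta>0$.

**Step 5: regularity at $t=0$.** In this step $'=d/dt$. Let $\Phi=\arctan(G'/\sqrt{1+G^2})\in[0,\pi/2)$. Then
$$\sqrt{1+G^2}\,\Phi_t=\vartheta G''-\frac{G'^2G}{1+G^2+G'^2},\qquad\vartheta G''=-pG'\cot t+\frac qG-pG-\vartheta G,$$
the second by (8). Dropping negative terms and using $G\ge\delta$, with $C=q/\delta$,
$$\Phi_t\le-p\cot t\,\tan\Phi+C\le-p\cot t\,\Phi+C,\qquad\text{so }(\sin^pt\,\Phi)_t\le C\sin^pt .$$
As $\sin^pt\,\Phi\to0$ at $t=0$ and $\sin$ is increasing, $\Phi\le Ct$. So $G'=O(t)$. By (8) $H$ is bounded near $t=0$, and hence so is $k$, since $\rho=(1+G^2)^{-1/2}$ is bounded below on the curve. Also $P(0+)=0$.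

**Step 6: $Y>0$ on $(0,\pi/2)$.** If $Y(t_0)=0$ with $t_0\in(0,\pi/2)$, then $t_0$ is a minimum of $Y$, so $Y'(t_0)=0$, $H(t_0)=0$ and $Z(t_0)=0$. From $Y=0$ we get $P=G/\sin t_0$, so $q=pP^2$. Hence $G(t_0)=c_1\sin t_0$, $G'(t_0)=c_1\cos t_0$. ODE uniqueness gives $G=c_1\sin t$, contradicting $\delta>0$.

**Step 7: $H>0$ on $(0,\pi/2)$.** At a zero of $Z$ we have $H=0$, $P_t=0$, so $Z_t=-pP(G/\sin t)_t=pPY/\sin^2t>0$. So $Z$ crosses $0$ only upward. If $Z(t_1)\le0$ for some $t_1$, then $Z<0$ on $(0,t_1)$, so $P_t=H\cos t<0$ there, and $P(0+)=0$ gives $P<0$, a contradiction. So $Z>0$, $H>0$, and $k<0$ on $(0,\pi/2)$.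

**Step 8: an integral identity with an integrand of one sign.** The function
$$w=y\nu_a-a\nu_y=\frac{-P\cos t+Y\sin t}{v\sqrt{1+G^2}}=\frac{-G_t}{v\sqrt{1+G^2}}\le0$$
measures the failure of $G$ to be constant; it comes from the rotation in the $(a,y)$ plane. Pair it with $\bar w=y\nu_a+a\nu_y$. From (9) and $\nu_a'=ka'$, $\nu_y'=ky'$, the product rule gives
$$\Delta_1(y\nu_a)=-(|A|^2+n)y\nu_a+2ka'y',\qquad\Delta_1(a\nu_y)=-(|A|^2+n)a\nu_y+2ka'y'.$$
Hence $\Delta_1w=-(|A|^2+n)w$, $\Delta_1\bar w=-(|A|^2+n)\bar w+4ka'y'$, and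
$$\big[W(w\bar w'-\bar ww')\big]'=W(w\Delta_1\bar w-\bar w\Delta_1w)=4Wk\,a'y'\,w. \tag{10}$$
At the end $t=\pi/2$ everything is smooth and $y=0=\nu_y$, so $w=\bar w=0$. At the end $t=0$, $W\to0$, and $w,\bar w,w',\bar w'$ are bounded since $k$ is. So integrating (10) gives $\int Wk\,a'y'\,w\,ds=0$. In the interior $k<0$ and $a'y'<0$, so $Wka'y'>0$, while $w\le0$. Therefore $w\equiv0$, $G$ is constant, and (8) gives $G+pG=q/G$, i.e. $(p+1)G^2=q$ and $F=c_0|X|$. $\square$

## 9. The limit hypersurface and its two cones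

**Step 1: rescale so that the transition is at scale $1$.** For small $\varepsilon$ let $\sigma=\sqrt\varepsilon$, so $2\varepsilon/c_1<\sigma<1$. Let $f_\varepsilon$ be from Proposition 6 and $F_\varepsilon(X)=\sigma^{-1}f_\varepsilon(\sigma X)$ on $B_{1/\sigma}$. Fix $c\in(0,\sqrt{q/(p+2)})$. By Lemmas 4 and 7, $F_\varepsilon$ is an invariant solution with
$$F_\varepsilon(0)=\sqrt\varepsilon,\quad c|x|\le F_\varepsilon\le\sqrt\varepsilon+c_1|X|,\quad(F_\varepsilon)_a\ge0,\quad(F_\varepsilon)_y\ge0,\ (F_\varepsilon)_\beta\le0\ (y>0),\quad F_\varepsilon(0,1)=\tfrac12F_\varepsilon(1,0). \tag{11}$$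
Let $M_\varepsilon=\{|z|=F_\varepsilon(X)\}$, a smooth embedded minimal hypersurface, relatively closed in $B_{1/\sigma}\times\mathbb R^{q+1}$.

**Step 2: area bound, to have compactness.** If $2R^2<\sigma^{-2}$, the area of $M_\varepsilon\cap\{a,|y|,b\le R\}$ is at most
$$CR^{p+q}\int_0^R\!\!\int_0^R\mathbf 1_{\{F_\varepsilon\le R\}}\big(1+(F_\varepsilon)_a+(F_\varepsilon)_y\big)\,da\,dy\le CR^{p+q+2}.$$
Indeed $F_\varepsilon$ is monotone in $a$ and in $y$, so each one-dimensional integral of $(F_\varepsilon)_a$ or $(F_\varepsilon)_y$ over $\{F_\varepsilon\le R\}$ is at most $R$.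

**Step 3: the limit.** On compact subsets of $\{a>0\}$, (11) bounds $F_\varepsilon$ between positive constants. By Lemma 8 and Allard's theorem, along a sequence $\varepsilon\to0$: $F_\varepsilon\to F$ in $C^\infty_{\rm loc}(\{a>0\})$, and the multiplicity-one varifolds of $M_\varepsilon$ converge to a stationary integral varifold $V$ in $\mathbb R^N$. Over $\{x\ne0\}$, $V$ is the multiplicity-one graph $\{|z|=F\}$. Also $\|V\|(\{x=0\})=0$, because $\|V\|\ll\mathcal H^d$ and $\dim\{x=0\}=q+2<d$. $F$ is an invariant solution on $\{a>0\}$ with $F_a\ge0$, $F_y\ge0$ and $F_\beta\le0$ for $y>0$, and $c|x|\le F\le c_1|X|$. The area bound passes to $V$.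

(S) *Supports converge locally in the Hausdorff sense.* If $\mathbf p_\varepsilon\in M_\varepsilon$, $\mathbf p_\varepsilon\to\mathbf p$, then the area of $M_\varepsilon$ in $B_r(\mathbf p_\varepsilon)$ is at least $\omega_dr^d$, so $\|V\|(\overline{B_{2r}(\mathbf p)})\ge\omega_dr^d$ for all $r>0$ and $\mathbf p\in\operatorname{spt}V$. Conversely, if $\mathbf p\in\operatorname{spt}V$, every ball around $\mathbf p$ has positive $V$-mass and so meets $M_\varepsilon$ for small $\varepsilon$. The same holds for limits of rescalings of $V$, since the lower mass bound holds at all points of $\operatorname{spt}V$.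

**Step 4: cones at $0$ and at infinity.** Let $r_i\to0$ or $r_i\to\infty$. The functions $F_i=r_i^{-1}F(r_i\cdot)$ obey the conditions and area bound of Step 3. So after passing to a subsequence $F_i\to F^*$ in $C^\infty_{\rm loc}(\{a>0\})$, and the rescaled varifolds converge to a stationary integral varifold $V^*$, which as before is the multiplicity-one graph of $F^*$ with no mass on $\{x=0\}$. The density ratio of $V$ at $0$ is monotone and bounded, so that of $V^*$ is constant, equal to $\Theta(V,0)$ or $\Theta(V,\infty)$. By the monotonicity formula $\mathbf p\cdot\nu=0$ at all points $\mathbf p=(X,F^*\omega)$ of the graph, i.e. $F^*=X\cdot DF^*$, so $F^*$ is homogeneous of degree $1$. By Proposition 9, $F^*=c_0|X|$ or $F^*=c_1|x|$. As there is no mass on $\{x=0\}$, $V^*$ is $K_0$ or $K_1$ with multiplicity one. All limits with $r_i\to0$ have the same density $\Theta(V,0)$ at $0$, and all limits with $r_i\to\infty$ have density $\Theta(V,\infty)$. By Lemma 2 the two cones have different densities, so the limit at $0$ is unique,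 and so is the limit at infinity.

**Step 5: the two cones differ.** This is what the ratio $\frac12$ is for. If they agree, then $\Theta(V,0)=\Theta(V,\infty)$, the density ratio of $V$ is constant, and as in Step 4 $F$ is homogeneous and $V=K_0$ or $V=K_1$.

* $V=K_1$ is impossible: for $a>0$, $F_\varepsilon(a,1)\ge F_\varepsilon(0,1)=\frac12F_\varepsilon(1,0)\ge\frac c2$, so $F(a,1)\ge\frac c2$, whereas $c_1a\to0$ as $a\to0$.
* $V=K_0$ is impossible: points of $M_\varepsilon$ with $x=0$, $y=1$, $|z|=F_\varepsilon(0,1)=\frac12F_\varepsilon(1,0)\to\frac12c_0$ have a limit point in $\operatorname{spt}V=K_0$ by (S), but $K_0\cap\{x=0,y=1\}=\{|z|=c_0,\ x=0,\ y=1\}$.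

Since $\Theta(V,0)\le\Theta(V,\infty)$ and $\Theta(K_0)<\Theta(K_1)$, the cone at $0$ is $K_0$ and the cone at infinity is $K_1$.

**Step 6: smoothness across the $y$-axis, away from $0$.** So far $F$ is controlled only for $a>0$. There is $r_0>0$ with $(x,z,y)=(0,0,y)\notin\operatorname{spt}V$ for $0<|y|<r_0$: otherwise there are such points with $y_i\to0$, and rescaling by $|y_i|$, (S) would give $(0,0,\pm1)\in K_0$, which is false. By (S) again, $\liminf F_\varepsilon(0,y)>0$ for $0<y<r_0$, and then for all $y>0$ by monotonicity in $y$. On $\{r\le|X|\le R\}$ either $|x|\ge r/2$ or $|y|\ge r/2$, so by monotonicity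
$$F_\varepsilon\ge\min\big(cr/2,\ F_\varepsilon(0,r/2)\big),$$
which is bounded below by a positive constant for small $\varepsilon$ along the sequence. With the upper bound in (11) and Lemma 8, $F_\varepsilon\to F$ in $C^\infty_{\rm loc}(\mathbb R^m\setminus\{0\})$, where $F$ now denotes the smooth positive extension to $\mathbb R^m\setminus\{0\}$ (subsequential limits are determined by their values on the dense set $\{a>0\}$). Since $F(X)\le c_1|X|$, $F$ extends continuously to $\mathbb R^m$ with $F(0)=0$.

**Step 7: proof of Theorem 1.** Put $M=\{(x,z,y):|z|=F(x,y)\}$.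

*Topology and symmetry.* $M$ is closed in $\mathbb R^N$, hence complete. $M\setminus\{0\}$ is a smooth embedded hypersurface diffeomorphic to $(\mathbb R^m\setminus\{0\})\times S^q$, connected since $m\ge3$ and $q\ge1$; so $M$ is connected. It is invariant under $O(p+1)\times O(q+1)$ and $y\mapsto-y$, and $F$ depends only on $|x|,|y|$.

*Stationarity and singular set.* The multiplicity-one varifold of $M$ agrees with $V$ over $\{x\ne0\}$, and neither charges $\{x=0\}$. So it is $V$, which is stationary; and $\operatorname{spt}V=M$, since $M$ is closed and its part over $\{x\ne0\}$ is dense in it. The tangent cone $K_0$ at $0$ is not a hyperplane, so $\operatorname{Sing}M=\{0\}$.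

*The limits.* By Steps 4 and 5 they are $K_0=C_{p+1,q}$ as $\rho\downarrow0$ and $K_1=C_{p,q}\times\mathbb R$ as $R\to\infty$, unique and of multiplicity one.

*Smooth convergence as $\rho\downarrow0$.* In this paragraph $\rho$ is the scaling factor. $F_\rho=\rho^{-1}F(\rho\,\cdot)\to c_0|X|$ in $C^\infty_{\rm loc}(\{a>0\})$. For $y\ne0$ the points with $x=0$, $|z|=F_\rho(0,y)\le c_1|y|$ accumulate only on $K_0$ by (S), so $F_\rho(0,y)\to c_0|y|$. Hence, as in Step 6, $F_\rho\ge\max(c|x|,F_\rho(0,|y|))$ is bounded below on compact subsets of $\mathbb R^m\setminus\{0\}$ for small $\rho$. Lemma 8 and uniqueness of the limit give convergence in $C^\infty_{\rm loc}(\mathbb R^m\setminus\{0\})$. Near points with $X=0$, $z\ne0$ there are no points of $\rho^{-1}M$, since $F_\rho\le c_1|X|$. So the convergence is smooth locally away from $\operatorname{Sing}K_0=\{0\}$.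

*Smooth convergence as $R\to\infty$.* $R^{-1}F(R\,\cdot)\to c_1|x|$ in $C^\infty_{\rm loc}(\{a>0\})$, and this set contains the projection of the regular part of $K_1$, because $\operatorname{Sing}K_1=\{x=0,z=0\}$. The remaining points off $\operatorname{Sing}K_1$ have $x=0$, $z\ne0$. They are not in $K_1$, and by (S) $R^{-1}M$ does not accumulate there. This completes the proof of Theorem 1. $\square$

The area-minimizing hypothesis entered only through the two leaves of Section 4. No minimizing property of $C_{p+1,q}$ was needed.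

## 10. Shape of $M$, companions, and the condition $p+q\ge6$

The following statements are not needed for Theorem 1.

**(i) Shape.** The $M=\{|z|=F\}$ constructed above has $F_y>0$ for $y>0$, $F_{|x|}\ge0$, $F_\beta\le0$ for $0<\beta<\pi/2$, and $\sqrt{q/(p+2)}\,|x|\le F\le\sqrt{q/p}\,|X|$.

*Proof.* The signs and the upper bound are in Section 9, up to strictness of $F_y>0$; every $c<\sqrt{q/(p+2)}$ is allowed in (11), which gives the lower bound. $F_y\ge0$ solves the linearized equation on $\{y>0\}$. It is not identically $0$ there, since otherwise $F$ and the tangent cone at $0$ would be invariant in $y$. So $F_y>0$ by the strong maximum principle. $\square$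

**(ii) Exchanging $x$ and $z$.** If $C_{p,q}$ is area-minimizing, there is also such a hypersurface with tangent cone $\{(q+1)|x|^2=p(|z|^2+y^2)\}$ at $0$ and $C_{p,q}\times\mathbb R$ at infinity.

*Proof.* $C_{q,p}$ is $C_{p,q}$ with $x$ and $z$ exchanged, so it is area-minimizing. Apply Theorem 1 to it and exchange $x$ and $z$. $\square$

**(iii) No reversed connector (all $p,q\ge1$).** No stationary varifold has tangent cone $C_{p,q}\times\mathbb R$ at $0$ and $C_{p+1,q}$ at infinity, both of multiplicity one.

*Proof.* Monotonicity would give $\Theta(C_{p,q})\le\Theta(C_{p+1,q})$, contradicting Lemma 2. $\square$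

**(iv) A necessary condition.** Let $p,q\ge1$ be arbitrary and suppose $M=\{|z|=F\}$ is as in the problem, i.e. has the properties of the hypersurface in Theorem 1, with $F>0$ smooth on $\mathbb R^m\setminus\{0\}$, invariant, $F_y\ge0$ for $y>0$, and $R^{-1}F(R\,\cdot)\to c_1|x|$ in $C^\infty_{\rm loc}(\{a>0\})$. Then $p+q\ge6$.

*Proof.* As in (i), $F_y>0$ on $\{y>0\}$. Let $X_*$ have $a=y=1$ and put $u_R(X)=F_y(RX)/F_y(RX_*)$, a positive solution of the equation linearized at $R^{-1}F(R\,\cdot)$, with $u_R(X_*)=1$. The coefficients converge on $\{a>0\}$, and $\{a>0,y>0\}$ is connected. By Harnack and Schauder estimates a subsequence converges there to a positive solution $u$ of the equation linearized at $f=c_1|x|$. Now $\mathcal Q[f]$ is $v^3$ times the scalar mean curvature of the graph, and the variation $f+\tau u$ has normal speed $u/v$, so $u/v$ is a Jacobi field. Here $v$ is constant, so $u$ itself is a positive Jacobi field, $\Delta u+|A|^2u=0$, on the part $\{x\ne0,y>0\}$ of $C_{p,q}\times\mathbb R$. For $\varphi$ compactly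 supported there,
$$\int|A|^2\varphi^2=\int\nabla\Big(\frac{\varphi^2}u\Big)\cdot\nabla u=\int\frac{2\varphi\nabla\varphi\cdot\nabla u}u-\frac{\varphi^2|\nabla u|^2}{u^2}\le\int|\nabla\varphi|^2.$$
Take $\varphi=\zeta(r)\chi_L(y)$, with $r$ the distance to $0$ in $C_{p,q}$, $\zeta\in C_c^\infty(0,\infty)$, $\chi_L=1$ on $[L,2L]$, supported in $[L/2,3L]$, $|\chi_L'|\le C/L$. Divide by $\int\chi_L^2$ and let $L\to\infty$; the terms with $\chi_L'$ disappear. With $n'=p+q$ and $|A|^2=n'/r^2$ we get $n'\int\zeta^2r^{n'-2}dr\le\int\zeta'^2r^{n'}dr$ for all $\zeta$, which by (1) forces $n'\ge6$. $\square$
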